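# An eigenvalue at the midpoint: Schrödinger operators over codings of circle rotations

## 1. A run of seven ones and a run of ten

Look at two sequences of zeros and ones, indexed by $\mathbb Z$:
$$v=\cdots 0\,11\,0\,11\,0\;\;1111111\;\;0\,11\,0\,11\,0\cdots ,\qquad b=\cdots 0\,11\,0\,11\,0\;\;1111111111\;\;0\,11\,0\,11\,0\cdots$$
In $v$ the seven ones sit at $-3,\dots,3$, and the zeros are at $\pm4,\pm7,\pm10,\dots$. In $b$ the ten ones sit at $-6,\dots,3$, and the zeros are at $4,7,10,\dots$ and at $-7,-10,\dots$. So $b$ and $v$ differ only at the site $-4$. The translate $b(\cdot-3)$ has its zeros at $7,10,\dots$ and at $-4,-7,\dots$, so it differs from $v$ only at the site $4$. Thus $v$ is a one-site change of $b$, and also a one-site change of a *different translate* of $b$. The whole proof turns on this double coincidence. Here is the general construction.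

For an integer $m$ let $|m|_q$ be the distance from $m$ to $q\mathbb Z$.

**Definition 1 (datum and its four sequences).** A *datum* is $\mathfrak d=(p,q,\kappa,P,\varsigma)$, where $p/q\in(0,1)$ is in lowest terms, $\kappa,P\in\mathbb Z$, $\varsigma\in\{1,-1\}$, and the integer $K:=\kappa p-Pq$ satisfies $1\le K<q/2$. Its sequences $v,b,R,L\in\{0,1\}^{\mathbb Z}$ all equal $1$ at $t$ if $|tp|_q<K$, and $0$ if $|tp|_q>K$. At the remaining sites they are given by the table.

| sequence | value $1$ at $t=\kappa+iq$ iff | value $1$ at $t=-\kappa+iq$ iff |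
|---|---|---|
| $v$ | $i<\varsigma/2$ | $i>-\varsigma/2$ |
| $b$ | $i<\varsigma$ | $i\ge-\varsigma$ |
| $R$ | never | always |
| $L$ | always | never |

The table covers all remaining sites: $\kappa p\equiv K$ mod $q$, so $tp\equiv K$ iff $t\in\kappa+q\mathbb Z$, and $tp\equiv-K$ iff $t\in-\kappa+q\mathbb Z$. There is no conflict, because $0<2K<q$ makes $K$ and $-K$ distinct mod $q$. Note that $q\ge3$. We call $v$ the *center sequence* of $\mathfrak d$.

The opening example is $\mathfrak d=(1,3,1,0,+1)$, with $K=1$. All $t\equiv0$ mod $3$ get $1$. At $1+3i$ both $v$ and $b$ are $1$ iff $i\le0$, which gives the zeros $4,7,\dots$. At $-1+3i$ we have $v=1$ iff $i\ge0$ and $b=1$ iff $i\ge-1$.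

We shall use three facts about these sequences.

**(1)** *$R$ and $L$ are $q$-periodic, $L(t)=R(-t)$, $v$ is even, and $R(t)=1$ iff $tp/q\in[-K/q,K/q)$ mod $1$.* The part common to all four sequences is even, and reflection exchanges the two exceptional classes. This gives $L(t)=R(-t)$. Also $v(-(\kappa+iq))=v(-\kappa-iq)=1$ iff $-i>-\varsigma/2$ iff $i<\varsigma/2$ iff $v(\kappa+iq)=1$. The description of $R$ holds because $R$ excludes the class $tp\equiv K$ and includes the class $tp\equiv-K$.

**(2)** *$v(t)=R(t)$ for $t>|\kappa|$ and $v(t)=L(t)$ for $t<-|\kappa|$.* If $\pm\kappa+iq>|\kappa|$, then $iq>0$, so $i\ge1$. For $i\ge 1$ the condition $i<\varsigma/2$ fails and $i>-\varsigma/2$ holds, for either sign. So $v$ is $0$ at such a $\kappa+iq$ and $1$ at such a $-\kappa+iq$, as is $R$. The second claim follows by reflection.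

**(3)** *$v$ and $b$ differ at exactly one site, and $v$ and $b(\cdot-q)$ differ at exactly one site.* In each row the two conditions describe the value $1$ at $\kappa+iq$ and at $-\kappa+iq$, respectively.

| $\varsigma$ | $v$ | $b$ | $b(\cdot-q)$ |
|---|---|---|---|
| $+1$ | $i\le0$; $\ i\ge0$ | $i\le0$; $\ i\ge-1$ | $i\le1$; $\ i\ge0$ |
| $-1$ | $i\le-1$; $\ i\ge1$ | $i\le-2$; $\ i\ge1$ | $i\le-1$; $\ i\ge2$ |

For $\varsigma=1$, $b$ differs from $v$ only at $-\kappa-q$, and $b(\cdot-q)$ differs from $v$ only at $\kappa+q$. For $\varsigma=-1$ the sites are $\kappa-q$ and $-\kappa+q$.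

To see what this is for, take a second datum, $(6,17,4,1,-1)$, with $K=24-17=7$. Since $6\cdot3\equiv1$ mod $17$, the sites with $|6t|_{17}=8$ are $t\equiv\pm24\equiv\pm7$ mod $17$, and these carry zeros. The exceptional sites are $4+17i$, with value $1$ iff $i\le-1$, and $-4+17i$, with value $1$ iff $i\ge1$. So the zeros of its center sequence $v'$ are at $\pm4,\pm7,\pm10,\ \pm21,\pm24,\pm27,\ \pm38,\dots$, and
$$v'=\cdots0\,11\,0\,11\,0\;\;1^{10}\;\;0\,11\,0\,11\,0\;\;1^{7}\;\;0\,11\,0\,11\,0\;\;1^{10}\;\;0\,11\,0\,11\,0\;\;1^{10}\cdots$$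
There is a seven-run in the middle, and every other long run has ten ones. So $v'$ looks like $v$ around the origin and like a translate of $b$ around each other long run. Yet $v'$ is itself a center sequence, with its own $b'$.

Now think of these sequences as potentials of a discrete Schrödinger operator. Suppose the seven-run carries a bound state with some energy $E$. If the ten-runs cannot carry the energy $E$, the bound state in the middle of $v'$ has no partner to tunnel to, so $v'$ should have a bound state too. Then we pass from $v'$ to a $v''$, and so on. In the limit the potential is the coding of an irrational rotation, and it has an eigenvalue. The rest of the lecture carries this out.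

## 2. Codings of rotations and the theorem

Let $\mathbb T=\mathbb R/\mathbb Z$, let $\alpha\in(0,1)$ be irrational with continued fraction $[0;a_1,a_2,\dots]$, and let $I=[a,b)\subset\mathbb T$ be a half-open arc with $0<|I|<1$. (Here $b$ is an endpoint; everywhere else $b$ is the sequence of Definition 1.) The *coding* of $x\in\mathbb T$ is the sequence
$$c^{(x,I,\alpha)}(n)=\chi_I(x+n\alpha),\qquad n\in\mathbb Z .$$
The *two-interval coding subshift* is $X^{(I,\alpha)}=\overline{\{c^{(x,I,\alpha)}:x\in\mathbb T\}}$, with closure in the product topology. It is uniquely ergodic: it carries exactly one shift-invariant probability measure. For $\omega\in X^{(I,\alpha)}$ and $\lambda\ne0$ let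
$$(H_\omega u)(n)=u(n+1)+u(n-1)+\lambda\,\omega(n)u(n)\qquad\text{on }\ell^2(\mathbb Z).$$
The subshift has *uniform absence of eigenvalues* if $H_\omega$ has no eigenvalue for **every** $\omega\in X^{(I,\alpha)}$. This is stronger than having none for almost every $\omega$.

The problem is taken from Luke Hetzel and Ronnie Pavlov, "Periodic structure and Schrodinger operators for codings of circle rotations", arXiv:2609.00301 (2026). Two results are known.

* **Result A.** The Sturmian subshifts, those with $|I|\in\{\alpha,1-\alpha\}$, all have uniform absence of eigenvalues.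
* **Result B.** Suppose it is not the case that both $\lim a_n=2$ and $2|I|\in\mathbb Z\alpha+\mathbb Z$. Then $H_\omega$ has no eigenvalues for almost every $\omega\in X^{(I,\alpha)}$.

The question is whether uniform absence of eigenvalues holds for every irrational $\alpha$, every such arc $I$ and every $\lambda\ne0$. It does not.

Write $\Delta u(n)=u(n+1)+u(n-1)$ and $H_\lambda(w)=\Delta+\lambda w$ for $w\in\{0,1\}^{\mathbb Z}$. Let $\|x\|$ be the distance from $x$ to $\mathbb Z$.

**Theorem.** Let $0<c\le C<\infty$. There is a dense $G_\delta$ set $\mathcal A\subset(0,1)$ of irrational numbers with unbounded partial quotients such that for each $\alpha\in\mathcal A$ there is a dense set of $\beta\in(0,1)$ with the following property. For every arc $I=[a,a+\beta)$, if $\omega=c^{(x,I,\alpha)}$ is the coding of the midpoint $x=a+\beta/2$, then $H_\lambda(\omega)$ has an eigenvalue for every $\lambda$ with $c\le|\lambda|\le C$.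

Taking $c=C=|\lambda|$, we see that for each fixed $\lambda\ne0$ uniform absence fails, for all $\alpha$ in a dense $G_\delta$ set and then for a dense set of lengths. A single pair $(\alpha,I)$ works for all $\lambda$ in a prescribed range $c\le|\lambda|\le C$. Since the partial quotients are unbounded, Result B applies to these same pairs: almost every $\omega$ gives no eigenvalue. So "almost every" in Result B cannot in general be replaced by "every". Nothing here classifies the pairs $(\alpha,|I|)$ for which uniform absence holds.

Two reductions simplify the target.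

* $c^{(a+\beta/2,I,\alpha)}(t)=1$ iff $t\alpha\in[-\beta/2,\beta/2)$ mod $1$. So we may take $I=[-r,r)$ with $r=\beta/2$, and $x=0$.
* With $(Uf)(t)=(-1)^tf(t)$ we have $U\Delta U^{-1}=-\Delta$, so $UH_\lambda(w)U^{-1}=-H_{-\lambda}(w)$. If $E$ is an eigenvalue of $H_\lambda(w)$, then $-E$ is an eigenvalue of $H_{-\lambda}(w)$. So it suffices to treat $\lambda\in\Lambda:=[c,C]$.

As a check of the link with Section 1, let $\alpha=\frac13+\eta$ with $0<\eta<\frac1{100}$ and $\frac13+\eta<r<\frac13+4\eta$. For $t=1,\dots,7$ the numbers $\|t\alpha\|$ are $\frac13+\eta,\ \frac13-2\eta,\ 3\eta,\ \frac13+4\eta,\ \frac13-5\eta,\ 6\eta,\ \frac13+7\eta$. The midpoint coding at $t=0,\dots,7$ is therefore $1,1,1,1,0,1,1,0$, which is the beginning of $v$ from Section 1.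

## 3. Spectral facts, and the essential spectrum of a half-periodic operator

All operators $H_\lambda(w)$ are bounded and self-adjoint. We use these textbook facts for a bounded self-adjoint operator $A$.

* $\|(A-E)f\|\ge\mathrm{dist}(E,\sigma(A))\,\|f\|$.
* $E\in\sigma_{ess}(A)$ iff there are orthonormal $f_k$ with $\|(A-E)f_k\|\to0$. Finite-rank perturbations do not change $\sigma_{ess}$. A point of $\sigma(A)\setminus\sigma_{ess}(A)$ is an isolated eigenvalue of finite multiplicity.
* If a circle in $\mathbb C$ avoids $\sigma(A)$, the spectral projection onto the part of $\sigma(A)$ inside is the contour integral of the resolvent (the Riesz projection). If $A$ depends norm continuously on a parameter and the circle keeps avoiding the spectrum, this projection is norm continuous, and its rank is locally constant.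

**(F)** *An $\ell^2$-eigenspace of $H_\lambda(w)$ is one-dimensional, and eigenfunctions can be taken real.* If $u,f$ are $\ell^2$ eigenfunctions for $E$, put $\mathcal W(n)=u(n+1)f(n)-u(n)f(n+1)$. Then
$$\mathcal W(n)-\mathcal W(n-1)=\big(u(n+1)+u(n-1)\big)f(n)-u(n)\big(f(n+1)+f(n-1)\big)=0,$$
because both terms equal $(E-\lambda w(n))u(n)f(n)$. So $\mathcal W$ is constant. It tends to $0$ at infinity, hence $\mathcal W=0$. Thus $(u(0),u(1))$ and $(f(0),f(1))$ are linearly dependent, and since two consecutive values determine a solution, $u$ and $f$ are proportional. Real and imaginary parts of an eigenfunction solve the same equation, since $E$ is real.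

**(4)** *For every datum, $\sigma_{ess}(H_\lambda(v))=\sigma_{ess}(H_\lambda(b))=\sigma(H_\lambda(R))=\sigma(H_\lambda(L))$.*

Let $H^{\pm}$ be the restrictions of $H_\lambda(R)$ to the half-lines $t\ge1$ and $t\le0$. The difference $H_\lambda(R)-H^+\oplus H^-$ has finite rank, so $\sigma_{ess}(H^\pm)\subset\sigma(H_\lambda(R))$. Conversely let $E\in\sigma(H_\lambda(R))$. There are finitely supported unit vectors $f_k$ with $\|(H_\lambda(R)-E)f_k\|\to0$. Since $R$ is $q$-periodic, we may translate the $f_k$ by multiples of $q$ far into either half-line, with disjoint supports. This gives $E\in\sigma_{ess}(H^\pm)$. So $\sigma_{ess}(H^\pm)=\sigma(H_\lambda(R))$, and the same holds with $L$. By (2), $H_\lambda(v)$ is a finite-rank perturbation of the direct sum of a right half-line operator with potential $\lambda R$ and a left one with potential $\lambda L$. Hence $\sigma_{ess}(H_\lambda(v))=\sigma(H_\lambda(R))\cup\sigma(H_\lambda(L))$. These two sets are equal, because $L$ is the reflection of $R$. Finally $b-v$ is finitely supported.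

## 4. How a bound state gets lost

The simplest potentials have no eigenvalue at all. If $w$ is $q$-periodic and $H_\lambda(w)f=Ef$ with $0\ne f\in\ell^2$, then $f(\cdot-q)$ is an eigenfunction for the same $E$. By (F), $f(\cdot-q)=\mu f$, and comparing norms gives $|\mu|=1$. So $|f|$ is $q$-periodic, which is impossible for a nonzero $\ell^2$ function. Periodic approximation alone therefore has no eigenfunctions to pass to the limit. The half-periodic sequences $v$ do better: they have a defect, and the defect can carry a bound state.

So the natural first attempt is this. Choose a datum for which $H_\lambda(v)$ has an eigenvalue $E\notin\sigma_{ess}$, with unit eigenfunction $u$. Choose an irrational $\alpha$ so close to $p/q$ that the midpoint coding $\omega$ agrees with $v$ on a huge window $|t|\le M$. Then $\|(H_\lambda(\omega)-E)u\|$ is tiny, and one hopes that perturbation theory of isolated eigenvalues turns $u$ into an eigenfunction of $H_\lambda(\omega)$. There are two obstacles.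

First, $H_\lambda(\omega)$ has no isolated eigenvalues. Suppose $\alpha$ is irrational, $\omega(t)=1$ iff $t\alpha\in[-r,r)$ mod $1$, and no $t\alpha$ equals $\pm r$ mod $1$. Fix $M$. There is $\eta>0$ such that the letters $\chi_{[-r,r)}(x+t\alpha)$, $|t|\le M$, do not change for $\|x\|<\eta$. There are infinitely many $s$ with $\|s\alpha\|<\eta$, so the window of $\omega$ on $[-M,M]$ recurs at infinitely many places. A finitely supported approximate eigenvector can then be copied to infinitely many places with disjoint supports. Hence $\sigma(H_\lambda(\omega))=\sigma_{ess}(H_\lambda(\omega))$. The eigenvalue we want is embedded in the essential spectrum, so a spectral gap can be used only along the way, at half-periodic approximants, and it must close in the limit.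

Second, consider a half-periodic approximant that contains a second copy of the defect. Closeness of $w$ to $v$ on a window says that $E$ is close to $\sigma(H_\lambda(w))$. It does not say that there is an eigenfunction near $u$. Take an integer $m$ and let $w(t)=v(t)$ for $t\le m/2$ and $w(t)=v(m-t)$ for $t>m/2$. Since $v$ is even, $w$ agrees with $v(\cdot-m)$ on the right, so it has two equal defects, at $0$ and at $m$. It is symmetric under $t\mapsto m-t$. By (F) every unit $\ell^2$ eigenfunction $f$ of $H_\lambda(w)$ satisfies $f(m-t)=\pm f(t)$, so at most half of its mass lies in $\{t<m/2\}$. The mass of $u$ in $\{t<m/2\}$ tends to $1$ as $m\to\infty$. So $\|f-u\|$ is at least $1-1/\sqrt2$ up to an error that tends to $0$, *no matter how far away the second copy is*. The bound state has been shared between two resonant defects.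

This is the exact point where the attempt stops: the spectral projection near $E$ may have rank larger than one, because of distant copies of the defect. The way past it is visible in the sequence $v'$ of Section 1. The distant defects there are copies of $b$, not of $v$. We need three things: that $b$ cannot carry the energy $E$ (Section 5), that the rotation produces only $b$, $R$ and $L$ away from the center (Section 6), and that this forces the spectral projection to have rank one (Sections 7 and 8).

## 5. The two defects share no energy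

**Lemma 1.** Let $\lambda\ne0$. For every datum, $H_\lambda(v)$ and $H_\lambda(b)$ have no common eigenvalue. Hence if $E$ is an eigenvalue of $H_\lambda(v)$ and $E\notin\sigma_{ess}(H_\lambda(v))$, then $E\notin\sigma(H_\lambda(b))\cup\sigma(H_\lambda(R))\cup\sigma(H_\lambda(L))$.

*Proof.* Suppose $H_\lambda(v)u=Eu$ and $H_\lambda(b)f=Ef$ with $u,f$ real, nonzero, in $\ell^2$.

**Step 1: compare $v$ with $b$.** The purpose is to show that $f$ is proportional to $u$. Let $\tau$ be the only site where $b\ne v$, by (3). Then
$$0=\langle u,(H_\lambda(b)-E)f\rangle=\langle(H_\lambda(v)-E)u,f\rangle+\lambda(b-v)(\tau)u(\tau)f(\tau)=\lambda(b-v)(\tau)u(\tau)f(\tau).$$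
So $u(\tau)f(\tau)=0$. If $u(\tau)=0$, then $H_\lambda(b)u=H_\lambda(v)u=Eu$, so $u$ and $f$ are eigenfunctions of $H_\lambda(b)$ for $E$ and are proportional by (F). If $f(\tau)=0$, then $H_\lambda(v)f=H_\lambda(b)f=Ef$, and again they are proportional by (F).

This alone is no contradiction: nothing forbids an eigenfunction that vanishes at $\tau$. Here the second coincidence enters.

**Step 2: compare $v$ with $b(\cdot-q)$.** The purpose is to show that $f$ is proportional to its own translate. The function $f(\cdot-q)$ is an eigenfunction of $H_\lambda(b(\cdot-q))$ for the same $E$, and $b(\cdot-q)$ differs from $v$ at exactly one site. The argument of Step 1 shows that $f(\cdot-q)$ is proportional to $u$, hence to $f$. So $f(\cdot-q)=\mu f$ with $|\mu|=1$ by norms, and $|f|$ is $q$-periodic. This is impossible for $0\ne f\in\ell^2$.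

**Step 3: the second statement.** The purpose is to upgrade "not an eigenvalue" to "not in the spectrum". By (4), $E\notin\sigma_{ess}(H_\lambda(b))=\sigma(H_\lambda(R))=\sigma(H_\lambda(L))$. Points of $\sigma(H_\lambda(b))$ outside $\sigma_{ess}$ are eigenvalues, and $E$ is not an eigenvalue of $H_\lambda(b)$. $\square$

## 6. What the rotation shows at the center and elsewhere

For a datum put
$$\delta(\alpha)=q\alpha-p,\qquad\rho(\alpha)=\kappa\alpha-P,\qquad\text{so}\quad\rho(p/q)=\frac{\kappa p-Pq}{q}=\frac Kq .$$
When $\alpha$ is slightly larger than $p/q$, the point $(\kappa+iq)\alpha$ equals $\rho(\alpha)+i\delta(\alpha)$ mod $1$. The exceptional sites $\kappa+iq$ sit on a fine ladder near $K/q$ with spacing $\delta(\alpha)$. The mirror ladder for $-\kappa+iq$ sits near $-K/q$. The interval $[-r,r)$ cuts both ladders.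

Seen from the origin, the cuts are symmetric. If $r$ lies strictly between $\rho$ and $\rho+\varsigma\delta$, the result is $v$; this is part (a). Now let $r$ be *exactly* $\rho+\varsigma\delta$, so that the cut passes through a rung, and look from another point $x$ with small displacement. Both ladders are shifted by the same amount, in units of $\delta$, and all that matters is the integer part of the shift. Half-openness breaks the tie at zero shift in one way at the right end and in the other way at the left end. The result is always a translate of $b$, or no defect at all; this is part (b).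

**Lemma 2.** Let $\mathfrak d$ be a datum.

(a) For every $T$ there is $\varepsilon>0$ such that if $0<\alpha-p/q<\varepsilon$ and $r$ lies strictly between $\rho(\alpha)$ and $\rho(\alpha)+\varsigma\delta(\alpha)$, then for all $|t|\le T$: $\|t\alpha\|\ne r$, and $v(t)=1\Leftrightarrow\|t\alpha\|<r$.

(b) Let $\alpha_k\to p/q$ with $\alpha_k>p/q$, let $r_k=\rho(\alpha_k)+\varsigma\delta(\alpha_k)$ and $x_k\in\mathbb T$, and let $c_k(t)=1$ iff $x_k+t\alpha_k\in[-r_k,r_k)$ mod $1$. Then some subsequence of $c_k$ converges pointwise to a translate of $b$, $R$ or $L$.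

*Proof of (a).* There are finitely many $t$ to treat, so fix $t$. As $\alpha\downarrow p/q$, we have $r\to K/q$, uniformly over the allowed $r$, and $\|t\alpha\|\to|tp|_q/q$. If $|tp|_q\ne K$, this settles the claim for $\alpha$ close to $p/q$.

Let $t=\kappa+iq$. Then $t\alpha\equiv\rho(\alpha)+i\delta(\alpha)$ mod $1$. This number is close to $K/q\in(0,\frac12)$, so $\|t\alpha\|=\rho(\alpha)+i\delta(\alpha)$. Write $r=\rho(\alpha)+\theta\varsigma\delta(\alpha)$ with $0<\theta<1$. Since $\delta(\alpha)>0$ and $\theta\varsigma$ is not an integer, $\|t\alpha\|\ne r$, and $\|t\alpha\|<r$ iff $i<\theta\varsigma$. For $\varsigma=1$ this says $i\le0$, and for $\varsigma=-1$ it says $i\le-1$. In both cases it says $i<\varsigma/2$, which is $v(t)=1$. The case $t=-\kappa+iq$ follows from $\|t\alpha\|=\|-t\alpha\|$ and the evenness of $v$.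

*Proof of (b).* Pass to a subsequence with $x_k\to x$. Note that $r_k\to K/q$.

**Case 1: $x\notin\frac1q\mathbb Z/\mathbb Z$.** The purpose is to show that the limit is a translate of $R$. Here $x+tp/q\ne\pm K/q$ mod $1$ for all $t$, so $c_k(t)$ converges to $1$ or $0$ according to whether $x+tp/q\in[-K/q,K/q)$ mod $1$ or not. Fix a real representative of $x$ and let $i_0=\lfloor qx\rfloor$. The endpoints $\pm K$ are integers, so $qx+tp\in[-K,K)$ mod $q$ iff $i_0+tp\in[-K,K)$ mod $q$. Choose $s$ with $sp\equiv i_0$ mod $q$. By (1) the limit is $R(t+s)$.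

**Case 2: $x\in\frac1q\mathbb Z/\mathbb Z$.** The purpose is to read the limit off the ladders. Choose $s$ with $sp\equiv-qx$ mod $q$. The translate $c_k(\cdot+s)$ has $x_k$ replaced by $x_k+s\alpha_k\to x+sp/q\equiv0$. So after a fixed translation we may assume that $x_k$ is represented by real $\xi_k\to0$. Put $\delta_k=\delta(\alpha_k)>0$ and $\rho_k=\rho(\alpha_k)$.

If $|tp|_q\ne K$, the limit letter is the common value in Definition 1. For $t=\kappa+iq$ the position $x_k+t\alpha_k$ is $\xi_k+\rho_k+i\delta_k\to K/q$, so for large $k$, $c_k(t)=1$ iff $\xi_k+\rho_k+i\delta_k<\rho_k+\varsigma\delta_k$, that is, iff $\xi_k/\delta_k+i<\varsigma$. For $t=-\kappa+iq$ the position is $\xi_k-\rho_k+i\delta_k\to-K/q$, and for large $k$, $c_k(t)=1$ iff $\xi_k-\rho_k+i\delta_k\ge-\rho_k-\varsigma\delta_k$, that is, iff $\xi_k/\delta_k+i\ge-\varsigma$. With $h_k=\lfloor\xi_k/\delta_k\rfloor$, and since $i,\varsigma$ are integers, these conditions are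
$$i+h_k<\varsigma\qquad\text{and}\qquad i+h_k\ge-\varsigma .$$
On a subsequence one of three things happens. Either $h_k=h$ is constant, and the limit is $b(\cdot+hq)$. Or $h_k\to+\infty$, and the limit is $R$. Or $h_k\to-\infty$, and the limit is $L$. $\square$

## 7. Cutting out a piece of an approximate eigenfunction

To exclude a second state near $E$, we shall assume one exists far from the center and cut out a piece of bounded width that is still an approximate eigenfunction. The next lemma does the cutting.

**Lemma 3.** Let $f\in\ell^2$, $\|f\|=1$, $\|(H_\lambda(w)-E)f\|\le\zeta$, let $N\ge1$ be an integer and $T'\ge0$, and suppose $\sum_{|t|\le T'+N}|f(t)|^2\le\frac12$. With $\chi_s(t)=\max(0,1-|t-s|/N)$ there is $s\in\mathbb Z$, $|s|>T'$, with $\chi_sf\ne0$ and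
$$\|(H_\lambda(w)-E)\chi_sf\|^2\le\Big(4\zeta^2+\frac{72}{N^2}\Big)\|\chi_sf\|^2 .$$

*Proof.* Write $H=H_\lambda(w)$.

**Step 1: the pieces far out carry enough mass.** For each $t$,
$$c_N:=\sum_s\chi_s(t)^2=1+\frac2{N^2}\sum_{m=1}^{N-1}m^2=1+\frac{(N-1)(2N-1)}{3N}=\frac{2N^2+1}{3N}\ge\frac{2N}3 .$$
If $|t|>T'+N$ and $\chi_s(t)\ne0$, then $|t-s|<N$, so $|s|>T'$. Hence
$$\sum_{|s|>T'}\|\chi_sf\|^2\ge c_N\sum_{|t|>T'+N}|f(t)|^2\ge\frac{c_N}2 .$$

**Step 2: the cutting errors are small in total.** We have $([H,\chi_s]f)(t)=\sum_\pm(\chi_s(t\pm1)-\chi_s(t))f(t\pm1)$. This vanishes unless $|t-s|\le N$, and its modulus is at most $\frac1N(|f(t+1)|+|f(t-1)|)$. For each $t$ there are $2N+1\le3N$ values of $s$ with $|t-s|\le N$. Using $(x+y)^2\le2(x^2+y^2)$,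
$$\sum_s\|[H,\chi_s]f\|^2\le3N\cdot\frac2{N^2}\sum_t\big(|f(t+1)|^2+|f(t-1)|^2\big)=3N\cdot\frac2{N^2}\cdot2=\frac{12}N .$$

**Step 3: pigeonhole.** Since $(H-E)\chi_sf=\chi_s(H-E)f+[H,\chi_s]f$,
$$\sum_s\|(H-E)\chi_sf\|^2\le2c_N\zeta^2+\frac{24}N\le c_N\Big(2\zeta^2+\frac{36}{N^2}\Big)\le\Big(4\zeta^2+\frac{72}{N^2}\Big)\sum_{|s|>T'}\|\chi_sf\|^2 .$$
The second inequality uses $c_N\ge\frac{2N}3$, and the third uses Step 1. The last sum is positive. If the desired inequality failed for every $|s|>T'$ with $\chi_sf\ne0$, summing over these $s$ would contradict this display. $\square$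

## 8. From a datum to its successor

The bound state has to be followed for all $\lambda\in\Lambda=[c,C]$ at once.

**Definition 2 (good family).** A *good family* for $\mathfrak d$ is a pair of continuous maps $E:\Lambda\to\mathbb R$, $u:\Lambda\to\ell^2(\mathbb Z)$ with $\|u(\lambda)\|=1$, $H_\lambda(v)u(\lambda)=E(\lambda)u(\lambda)$ and $E(\lambda)\notin\sigma_{ess}(H_\lambda(v))$ for all $\lambda\in\Lambda$.

**Definition 3 (successor).** For rational $\alpha'=p'/q'\in(p/q,1)$ in lowest terms the *successor* of $\mathfrak d$ at $\alpha'$ is $\mathfrak d'=(p',q',\kappa+\varsigma q,P+\varsigma p,-\varsigma)$.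

Thus $\kappa'=\kappa+\varsigma q$, so $|\kappa'|\le|\kappa|+q$, and
$$\rho'(\alpha)=\rho(\alpha)+\varsigma\delta(\alpha).\tag{5}$$
The right side is the special radius of Lemma 2(b). In Section 1, $(6,17,4,1,-1)$ is the successor of $(1,3,1,0,+1)$ at $6/17$.

**Lemma 4.** Let $\mathfrak d$ have a good family $(E,u)$ and let $\eta>0$. There is $\varepsilon>0$ such that for every rational $\alpha'\in(p/q,p/q+\varepsilon)$ the successor $\mathfrak d'$ is a datum and has a good family $(E',u')$ with $\sup_\Lambda|E'-E|<\eta$ and $\sup_\Lambda\|u'-u\|<\eta$.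

*Proof.* If no $\varepsilon$ worked, there would be a sequence of rationals decreasing to $p/q$ for which the conclusion fails. So let $\alpha_k=p_k'/q_k'\to p/q$ be any sequence of rationals in $(p/q,1)$, with successors $\mathfrak d_k'$. It suffices to prove the conclusion for all large $k$. By (5), $K_k'/q_k'=\rho'(\alpha_k)\to K/q\in(0,\frac12)$, and $K_k'$ is an integer. So $1\le K_k'<q_k'/2$, and $\mathfrak d_k'$ is a datum, for large $k$. Let $v_k$ and $R_k'$ be its sequences and $\delta_k'(\alpha)=q_k'\alpha-p_k'$.

**Step 1: $v_k\to v$ pointwise.** This says that the middle of $v_k$ looks like $v$. Fix $t$ and let $k$ be so large that $\alpha_k-p/q$ is smaller than the $\varepsilon$ of Lemma 2(a) for $\mathfrak d$ with $T=|t|$. Take $\alpha>\alpha_k$ very close to $\alpha_k$, and $r$ strictly between $\rho'(\alpha)$ and $\rho'(\alpha)-\varsigma\delta_k'(\alpha)$. Lemma 2(a) for $\mathfrak d_k'$, whose sign is $-\varsigma$, gives $v_k(t)=1\Leftrightarrow\|t\alpha\|<r$. As $\alpha\downarrow\alpha_k$, $\delta_k'(\alpha)\to0$ while $\delta(\alpha)\to\delta(\alpha_k)>0$, so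 we may assume $0<\delta_k'(\alpha)<\delta(\alpha)$. Since $\rho'(\alpha)=\rho(\alpha)+\varsigma\delta(\alpha)$, the number $r$ then also lies strictly between $\rho(\alpha)$ and $\rho(\alpha)+\varsigma\delta(\alpha)$. Lemma 2(a) for $\mathfrak d$ gives $v(t)=1\Leftrightarrow\|t\alpha\|<r$. Hence $v_k(t)=v(t)$.

**Step 2: no resonance.** *There are $\varepsilon_0>0$ and $k_0$ such that for $k\ge k_0$ and $\lambda\in\Lambda$ the spectral projection $\Pi_k(\lambda)$ of $H_\lambda(v_k)$ onto $J_\lambda=(E(\lambda)-\varepsilon_0,E(\lambda)+\varepsilon_0)$ has rank at most $1$.* This removes the obstacle of Section 4. We argue by contradiction.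

*A second state.* If the claim fails, then for each $m\ge1$ it fails with $\varepsilon_0=1/m$ and arbitrarily large $k_0$. So there are $k(1)<k(2)<\cdots$ and $\mu_m\in\Lambda$ such that the spectral projection of $H_{\mu_m}(v_{k(m)})$ onto $(E(\mu_m)-\frac1m,E(\mu_m)+\frac1m)$ has rank at least $2$. Pass to a subsequence with $\mu_m\to\lambda_0\in\Lambda$. The range of each projection has dimension at least $2$, so it contains a unit vector orthogonal to $u(\lambda_0)$. Relabel the subsequence by $k$. We have $\lambda_k\to\lambda_0$ and unit vectors $f_k\perp u(\lambda_0)$ with $\|(H_{\lambda_k}(v_k)-E(\lambda_k))f_k\|\to0$. With $E_0=E(\lambda_0)$,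
$$\zeta_k:=\|(H_{\lambda_0}(v_k)-E_0)f_k\|\le\|(H_{\lambda_k}(v_k)-E(\lambda_k))f_k\|+|\lambda_k-\lambda_0|+|E(\lambda_k)-E_0|\to0 .$$

*It escapes to infinity.* Pass to a weak limit $f_k\rightharpoonup f$. For finitely supported $\varphi$, Step 1 gives $(H_{\lambda_0}(v_k)-E_0)\varphi\to(H_{\lambda_0}(v)-E_0)\varphi$ in norm, so
$$\langle(H_{\lambda_0}(v)-E_0)\varphi,f\rangle=\lim_k\langle(H_{\lambda_0}(v_k)-E_0)\varphi,f_k\rangle=\lim_k\langle\varphi,(H_{\lambda_0}(v_k)-E_0)f_k\rangle=0 .$$
So $H_{\lambda_0}(v)f=E_0f$. Also $f\perp u(\lambda_0)$, so $f=0$ by (F). Thus $f_k\to0$ pointwise.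

*We cut out a piece.* By Lemma 1,
$$2g:=\mathrm{dist}\big(E_0,\ \sigma(H_{\lambda_0}(b))\cup\sigma(H_{\lambda_0}(R))\cup\sigma(H_{\lambda_0}(L))\big)>0 .$$
Fix an integer $N>6/g$ and let $T'=|\kappa|+q+N$. For large $k$ the mass of $f_k$ in $|t|\le T'+N$ is at most $\frac12$, and Lemma 3 gives $|s_k|>T'$ with $g_k=\chi_{s_k}f_k\ne0$ and
$$\|(H_{\lambda_0}(v_k)-E_0)g_k\|^2\le\Big(4\zeta_k^2+\frac{72}{N^2}\Big)\|g_k\|^2 .\tag{6}$$
Since $v_k$ is even, we may replace $g_k$ by its reflection if $s_k<0$. So assume $s_k>T'$.

*The piece lives on $b$, $R$ or $L$.* For $|t|<N$ we have $s_k+t>|\kappa|+q\ge|\kappa_k'|$. By (2) for $\mathfrak d_k'$, $v_k(s_k+t)=R_k'(s_k+t)$. By (1) this is $1$ iff $s_k\alpha_k+t\alpha_k\in[-\rho'(\alpha_k),\rho'(\alpha_k))$ mod $1$, because $p_k'/q_k'=\alpha_k$ and $K_k'/q_k'=\rho'(\alpha_k)$. By (5) the radius $\rho'(\alpha_k)$ is exactly $\rho(\alpha_k)+\varsigma\delta(\alpha_k)$. So Lemma 2(b) for $\mathfrak d$ with $x_k=s_k\alpha_k$ applies: along a subsequence, $v_k(s_k+t)=y(t)$ for all $|t|<N$ and all large $k$, where $y$ is a translate of $b$, $R$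 or $L$. The function $g_k$ is supported in $|t-s_k|<N$, and the potential acts only on this support. Hence
$$\|(H_{\lambda_0}(v_k)-E_0)g_k\|=\|(H_{\lambda_0}(y)-E_0)\,g_k(\cdot+s_k)\|\ge2g\|g_k\| .$$
With (6) this gives $4g^2\le4\zeta_k^2+72/N^2$. But $72/N^2<2g^2$ and $\zeta_k\to0$, a contradiction.

**Step 3: the new eigenvalue and eigenfunction.** Now that the rank is at most one, ordinary perturbation theory works. Let
$$e_k=\sup_{\lambda\in\Lambda}\|(H_\lambda(v_k)-E(\lambda))u(\lambda)\|=\sup_{\lambda\in\Lambda}|\lambda|\,\|(v_k-v)u(\lambda)\| .$$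
Multiplication by $v_k-v$ tends to $0$ strongly with norms at most $1$, and $u(\Lambda)$ is compact, so $e_k\to0$. Let $k\ge k_0$ be such that $e_k<\varepsilon_0/2$. Then $\mathrm{dist}(E(\lambda),\sigma(H_\lambda(v_k)))\le e_k<\varepsilon_0$, so $\Pi_k(\lambda)\ne0$ and its rank is exactly one. Hence $\sigma(H_\lambda(v_k))\cap J_\lambda=\{E_k(\lambda)\}$ is a simple isolated eigenvalue, not in $\sigma_{ess}$, and $|E_k(\lambda)-E(\lambda)|\le e_k$. Off $J_\lambda$ the spectrum is at distance at least $\varepsilon_0$ from $E(\lambda)$, so $\varepsilon_0\|u(\lambda)-\Pi_k(\lambda)u(\lambda)\|\le e_k$. Thus $\|u(\lambda)-\Pi_k(\lambda)u(\lambda)\|\le e_k/\varepsilon_0\le\frac12$, and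
$$u_k(\lambda)=\frac{\Pi_k(\lambda)u(\lambda)}{\|\Pi_k(\lambda)u(\lambda)\|}$$
is a unit eigenfunction. Since $\|u_k-\Pi_ku\|=1-\|\Pi_ku\|\le\|u-\Pi_ku\|$, we get $\|u_k(\lambda)-u(\lambda)\|\le2e_k/\varepsilon_0$.

**Step 4: continuity in $\lambda$.** This is needed so that the pair is again a good family. Fix $\lambda_1\in\Lambda$ and let $\lambda$ be so near that $|E(\lambda)-E(\lambda_1)|<\varepsilon_0/8$. Then $E_k(\lambda)$ lies within $\frac12\varepsilon_0+\frac18\varepsilon_0=\frac58\varepsilon_0$ of $E(\lambda_1)$, and the rest of $\sigma(H_\lambda(v_k))$ is at distance at least $\frac78\varepsilon_0$ from $E(\lambda_1)$. The fixed circle $|z-E(\lambda_1)|=\frac34\varepsilon_0$ encloses $E_k(\lambda)$ and no other spectrum. So $\Pi_k(\lambda)$ is the Riesz projection for this circle and is norm continuous near $\lambda_1$. Hence $u_k$ and $E_k=\langle u_k,H_\lambda(v_k)u_k\rangle$ are continuous. Thus $(E_k,u_k)$ is a good family for $\mathfrak d_k'$, and $\sup_\Lambda|E_k-E|\le e_k$ and $\sup_\Lambda\|u_k-u\|\le2e_k/\varepsilon_0$ tend to $0$. $\square$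

## 9. A first bound state above the band

The induction needs a start. A long run of ones between two periodic half-lines with fewer ones should carry a state whose energy lies above the band. The parameter that makes the run long is $\kappa$: replacing $\kappa$ by $\kappa+jq$ leaves $R$, $L$ and $K$ unchanged but lengthens the central run.

Here is the case $p/q=\frac13$, $K=1$. With $\kappa=1+3j$, $P=j$, $\varsigma=1$, $j\ge0$, the sequence $v_j$ has a run of $7+6j$ ones, between $011011\cdots$ on the right and its mirror image on the left. A positive $3$-periodic eigenfunction for $R$ takes a value $y$ at the zeros and $x$ at the ones, with $(\lambda+1)x+y=Ex$ and $2x=Ey$. So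
$$E^2-(\lambda+1)E-2=0,\qquad E_*=\tfrac12\Big(\lambda+1+\sqrt{(\lambda+1)^2+8}\Big).$$
Step 2 below shows that this is the top of the band. A sine wave that fills the run and vanishes outside has energy $\lambda+2\cos\frac{\pi}{8+6j}$. For $\lambda=1$ and $j=0$ this is about $2.848$, while $E_*=1+\sqrt3\approx2.732$. So $H_1(v_0)$ has spectrum above its essential spectrum. For $\lambda=0.1$ we have $E_*\approx2.067$. The sine wave with $j=0$ gives only about $1.948$, but $j=2$ gives about $2.075$. So how long the run should be depends on $\lambda$, and compactness of $\Lambda$ will provide one $j$ for all $\lambda$.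

**Lemma 5.** Let $p/q\in(0,1)$ be in lowest terms and $1\le K<q/2$. There is a datum $\mathfrak d=(p,q,\kappa,P,+1)$ with this $K$ that has a good family.

*Proof.* Recall that $\lambda>0$ for $\lambda\in\Lambda$.

**Step 1: longer and longer runs.** The purpose is to set up the candidates. Choose $\kappa^0,P^0$ with $\kappa^0p-P^0q=K$, and let $\mathfrak d_j$ be the datum with $\kappa=\kappa^0+jq$, $P=P^0+jp$, $\varsigma=1$. Its $K$, $R$ and $L$ do not depend on $j$. Its center sequence satisfies $v_j(\kappa^0+iq)=1\Leftrightarrow i\le j$ and $v_j(-\kappa^0+iq)=1\Leftrightarrow i\ge-j$. So $v_j$ is nondecreasing in $j$ and converges pointwise to the $q$-periodic sequence $W$, where $W(t)=1$ iff $|tp|_q\le K$. The sequence $W$ exceeds $R$ by $1$ on exactly one class, $t_0=\kappa^0$ mod $q$, and equals $R$ elsewhere.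

**Step 2: the tops of the two bands.** The purpose is to show $\sup\sigma(H_\lambda(W))>\sup\sigma(H_\lambda(R))$. Let $A_R,A_W$ be the matrices of $H_\lambda(R),H_\lambda(W)$ on $q$-periodic functions. They are symmetric, nonnegative and irreducible ($q\ge3$). By the Perron–Frobenius theorem they have eigenvalues $E_*(\lambda),E_+(\lambda)$ with strictly positive eigenvectors $\varphi,\psi$, which we extend periodically.

We claim $E_*(\lambda)=\sup\sigma(H_\lambda(R))$. First, let $\theta_n(t)=\max(0,1-|t|/n)$. Then $((H_\lambda(R)-E_*)\theta_n\varphi)(t)=\sum_\pm(\theta_n(t\pm1)-\theta_n(t))\varphi(t\pm1)$. This is at most $\frac2n\max\varphi$ in modulus and vanishes for $|t|>n$. So $\|(H_\lambda(R)-E_*)\theta_n\varphi\|^2=O(1/n)$, while $\|\theta_n\varphi\|^2$ is at least a constant times $n$. Hence $E_*\in\sigma(H_\lambda(R))$. Second, for finitely supported $f$,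
$$\sum_t\varphi(t)\varphi(t+1)\Big|\frac{f(t)}{\varphi(t)}-\frac{f(t+1)}{\varphi(t+1)}\Big|^2=\sum_t|f(t)|^2\,\frac{\varphi(t+1)+\varphi(t-1)}{\varphi(t)}-\langle f,\Delta f\rangle=\langle f,(E_*-H_\lambda(R))f\rangle ,$$
because $\varphi(t+1)+\varphi(t-1)=(E_*-\lambda R(t))\varphi(t)$. The left side is nonnegative, and finitely supported functions are dense, so $H_\lambda(R)\le E_*$. The claim follows. The same argument with $\psi$ gives $E_+(\lambda)=\sup\sigma(H_\lambda(W))$.

With inner products over one period,
$$E_+\langle\psi,\varphi\rangle=\langle A_W\psi,\varphi\rangle=\langle\psi,A_R\varphi\rangle+\lambda\psi(t_0)\varphi(t_0)=E_*\langle\psi,\varphi\rangle+\lambda\psi(t_0)\varphi(t_0),$$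
and $\lambda\psi(t_0)\varphi(t_0)>0$, $\langle\psi,\varphi\rangle>0$. Hence $E_+(\lambda)>E_*(\lambda)$.

**Step 3: one $j$ for all $\lambda$.** Let $S_j(\lambda)=\sup\sigma(H_\lambda(v_j))$. It is nondecreasing in $j$, since $v_j$ is and $\lambda>0$. Both $S_j$ and $E_*$ are continuous in $\lambda$, since $|\sup\sigma(A)-\sup\sigma(B)|\le\|A-B\|$. For a finitely supported unit vector $f$ we have $S_j(\lambda)\ge\langle f,H_\lambda(v_j)f\rangle\to\langle f,H_\lambda(W)f\rangle$. Taking the supremum over $f$, $\lim_jS_j(\lambda)\ge E_+(\lambda)>E_*(\lambda)$. So the sets $\{\lambda\in\Lambda:S_j(\lambda)>E_*(\lambda)\}$ are relatively open, increase with $j$ and cover the compact set $\Lambda$. One of them is all of $\Lambda$. Fix this $j$.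

**Step 4: the good family.** By (4), $E_*(\lambda)=\sup\sigma_{ess}(H_\lambda(v_j))$. So $E(\lambda):=S_j(\lambda)>E_*(\lambda)$ is an isolated eigenvalue outside $\sigma_{ess}$, simple by (F), and continuous in $\lambda$. It remains to choose $u(\lambda)$ continuously.

If $u$ is a real unit eigenfunction for $S_j(\lambda)$, then $\langle|u|,H_\lambda(v_j)|u|\rangle\ge\langle u,H_\lambda(v_j)u\rangle=S_j(\lambda)$. So $|u|$ attains the supremum of the quadratic form. Since $S_j(\lambda)-H_\lambda(v_j)\ge0$, this makes $|u|$ an eigenfunction. If $|u|$ vanished at a site, the eigenvalue equation there would force both neighbors to vanish, and then $u=0$. So $|u|>0$ everywhere, and by simplicity there is a unique positive unit eigenfunction. Call it $u(\lambda)$.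

Fix $\lambda_1\in\Lambda$ and a small circle around $S_j(\lambda_1)$ that encloses no other spectrum of $H_{\lambda_1}(v_j)$ and meets none. For $\lambda$ near $\lambda_1$ the circle still avoids the spectrum, the Riesz projection $\mathcal P(\lambda)$ is norm continuous, its rank stays one, and $S_j(\lambda)$ is inside by continuity. So $S_j(\lambda)$ is the only spectrum inside, and $\mathcal P(\lambda)u(\lambda_1)=\langle u(\lambda),u(\lambda_1)\rangle u(\lambda)$ with $\langle u(\lambda),u(\lambda_1)\rangle>0$, since both functions are positive. Hence $u(\lambda)=\mathcal P(\lambda)u(\lambda_1)/\|\mathcal P(\lambda)u(\lambda_1)\|$, which is continuous at $\lambda_1$. So $(E,u)$ is a good family for $\mathfrak d_j$. $\square$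

## 10. A tree of rationals and the limit coding

We now prove the Theorem. It is enough to construct, for each open interval $B\subset(0,1)$, a dense $G_\delta$ set $\mathcal A_B\subset(0,1)$ such that each $\alpha\in\mathcal A_B$ is irrational with unbounded partial quotients and admits a $\beta\in B$ with the required property. Then $\mathcal A:=\bigcap_B\mathcal A_B$, over all $B$ with rational endpoints, is a dense $G_\delta$ set by Baire's theorem, and for $\alpha\in\mathcal A$ the admissible $\beta$ are dense. Fix $B$.

**Step 1: nodes.** This step records what must be controlled at each stage. A *node of level $n$* consists of a datum $\mathfrak d_n=(p_n,q_n,\kappa_n,P_n,(-1)^n)$, a good family $(E_n,u_n)$ for it, and $\varepsilon_n>0$, with interval $U_n=(p_n/q_n,\ p_n/q_n+\varepsilon_n)\subset(0,1)$. For $n\ge1$ it has a parent node of level $n-1$ such that $p_n/q_n\in U_{n-1}$, $U_n\subset U_{n-1}$, $\mathfrak d_n$ is the successor of $\mathfrak d_{n-1}$ at $p_n/q_n$, and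
$$\sup_\Lambda|E_n-E_{n-1}|<2^{-n-2},\qquad\sup_\Lambda\|u_n-u_{n-1}\|<2^{-n-2}.\tag{7}$$
We write $\delta_n(\cdot),\rho_n(\cdot)$ for the functions $\delta,\rho$ of $\mathfrak d_n$, and require the following.

1. The conclusion of Lemma 4 for $\mathfrak d_n,(E_n,u_n)$ with $\eta=2^{-n-3}$ holds for all rationals in $U_n$.
2. The conclusion of Lemma 2(a) for $\mathfrak d_n$ with $T=n$ holds for all $\alpha\in U_n$.
3. $q_n^2\varepsilon_n<2^{-n}$, and for $n\ge1$ also $q_n\varepsilon_n<\frac12\delta_{n-1}(p_n/q_n)$. Here $\delta_{n-1}(p_n/q_n)>0$, since $p_n/q_n\in U_{n-1}$.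
4. If $n=0$: $2K_0/q_0\in B$, and for $\alpha\in U_0$ every $r$ between $\rho_0(\alpha)$ and $\rho_0(\alpha)+\delta_0(\alpha)$ has $2r\in B$.

Apart from $2K_0/q_0\in B$, all these conditions hold once $\varepsilon_n$ is small enough. For condition 4, note that $\rho_0(\alpha)$ and $\rho_0(\alpha)+\delta_0(\alpha)$ tend to $K_0/q_0$ as $\alpha\downarrow p_0/q_0$.

**Step 2: there are enough nodes.** A level-$0$ node exists at every rational $p/q\in(0,1)$ in lowest terms with $q>2/|B|$. Indeed, the open interval $B$ is longer than $2/q$, so it contains some $2K/q$. Since $B\subset(0,1)$, $1\le K<q/2$, and Lemma 5 applies. These rationals are dense in $(0,1)$. Further, by condition 1, for each level-$n$ node and each rational in its interval there is a child node at that rational, with $\varepsilon_{n+1}$ as small as we like. The bound $\eta=2^{-n-3}$ is the one that (7) requires at level $n+1$, and the sign of the successor is $(-1)^{n+1}$.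

**Step 3: disjoint families with dense unions.** This step produces the $G_\delta$ set. We construct families $\mathcal U_n$ of level-$n$ nodes with pairwise disjoint intervals and union $O_n$ dense in $(0,1)$. For $n=0$, enumerate the admissible rationals as $x_1,x_2,\dots$. If $x_j$ lies in the closure of the union of the finitely many intervals already chosen, skip it. Otherwise choose a node at $x_j$ with $\varepsilon$ so small that its interval is disjoint from those. In either case $x_j\in\overline{O_0}$, so $O_0$ is dense. Given $\mathcal U_n$, do the same inside the interval of each of its nodes, using all rationals in that interval and children of that node. Then $O_{n+1}\subset O_n$ is open and dense. Put $\mathcal A_B=\bigcap_nO_n$. By Baire's theorem it is a dense $G_\delta$ set.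

**Step 4: the chain over $\alpha$.** Let $\alpha\in\mathcal A_B$. For each $n$ exactly one node of $\mathcal U_n$ has an interval containing $\alpha$. The parent of the level-$(n+1)$ node has an interval containing $\alpha$ as well, so it is that level-$n$ node. Thus we obtain a chain, each node a child of the previous one. From here on $\delta_n=\delta_n(\alpha)>0$ and $\rho_n=\rho_n(\alpha)$; values at other points are written out.

**Step 5: $\alpha$ is irrational with unbounded partial quotients.** Since $p_{n+1}/q_{n+1}\in U_n$, the fractions $p_n/q_n\in(0,1)$ strictly increase. Only finitely many fractions in $(0,1)$ have a given denominator, so $q_n\to\infty$. By condition 3,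
$$0<q_n\alpha-p_n<q_n\varepsilon_n,\qquad0<q_n(q_n\alpha-p_n)<2^{-n}.$$
If $\alpha=s/m$ were rational, the positive number $q_n\alpha-p_n$ would be at least $1/m$ for all $n$, contradicting $q_n\alpha-p_n<2^{-n}$. So $\alpha$ is irrational. Since $q_n\to\infty$ and $q_n\|q_n\alpha\|<2^{-n}$, we have $\liminf_{q\to\infty}q\|q\alpha\|=0$. For numbers with bounded partial quotients this lower limit is positive, so the partial quotients of $\alpha$ are unbounded.

**Step 6: the length.** We need one $r$ that every level accepts. Since $\delta_{n-1}(\cdot)$ is increasing and $p_n/q_n<\alpha$, condition 3 gives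
$$0<\delta_n<q_n\varepsilon_n<\tfrac12\delta_{n-1}(p_n/q_n)<\tfrac12\delta_{n-1}\qquad(n\ge1).$$
By (5), $\rho_{n+1}=\rho_n+(-1)^n\delta_n$. Put
$$r=\rho_0+\sum_{i\ge0}(-1)^i\delta_i .$$
Then $r-\rho_n=(-1)^n(\delta_n-\delta_{n+1}+\delta_{n+2}-\cdots)$. The $\delta_i>0$ decrease strictly to $0$, so the bracket lies strictly between $0$ and $\delta_n$. Hence $r$ lies strictly between $\rho_n$ and $\rho_n+(-1)^n\delta_n$, for every $n$. By condition 4, $\beta:=2r\in B$. In particular $0<r<\frac12$.

**Step 7: the potential.** We check that the $v_n$ converge to a genuine coding. By Step 6 and condition 2, for every $n$ and $|t|\le n$: $\|t\alpha\|\ne r$, and $v_n(t)=1\Leftrightarrow\|t\alpha\|<r$, where $v_n$ is the center sequence of $\mathfrak d_n$. So $\|t\alpha\|\ne r$ for all $t\in\mathbb Z$. The sequence $\omega$ with $\omega(t)=1$ iff $\|t\alpha\|<r$ therefore equals $c^{(0,[-r,r),\alpha)}$, an element of $X^{(I,\alpha)}$ with $I=[-r,r)$ and $0$ its midpoint. Moreover $v_n\to\omega$ pointwise. Note that $\alpha$, $r$ and $\omega$ do not depend on $\lambda$.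

**Step 8: the eigenfunction.** Let $\lambda\in\Lambda$. By (7) the sequences $E_n(\lambda)$ and $u_n(\lambda)$ are Cauchy. Let $E_n(\lambda)\to E(\lambda)$ and $u_n(\lambda)\to u(\lambda)$ in $\ell^2(\mathbb Z)$, so $\|u(\lambda)\|=1$. Let $n\to\infty$ at each fixed site $t$ in
$$u_n(t+1)+u_n(t-1)+\lambda v_n(t)u_n(t)=E_nu_n(t).$$
The result is $H_\lambda(\omega)u(\lambda)=E(\lambda)u(\lambda)$ with $0\ne u(\lambda)\in\ell^2(\mathbb Z)$. So $H_\lambda(\omega)$ has an eigenvalue for every $\lambda\in[c,C]$. By the second reduction of Section 2, $-E(\lambda)$ is an eigenvalue of $H_{-\lambda}(\omega)$, which covers $c\le|\lambda|\le C$. By the first reduction, the same holds for the midpoint coding of every arc $[a,a+\beta)$. This proves the Theorem. $\blacksquare$
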